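# Exponential mixing of any prescribed finite order without a central limit theorem

## 1. A diffeomorphism that mixes to order $s$, not to order $s+1$, and violates the CLT

**Theorem 1.** Let $s\ge 2$ and let $M$ be a compact smooth manifold with $D=\dim M\ge 3$. There are a $\mathcal C^\infty$ diffeomorphism $T:M\to M$ with $h_{\rm top}(T)=\log 8$ and a measure of maximal entropy $\mu$ of $T$ (an equilibrium state for $\varphi\equiv 0$) such that

1. $(T,\mu)$ is exponentially mixing of order $s$ for $\mathcal C^1(M)$ observables;
2. $(T,\mu)$ is not exponentially mixing of order $s+1$ for $\mathcal C^1(M)$ (even $\mathcal C^\infty$) observables;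
3. there is $f\in\mathcal C^\infty(M)$ with $\int f\,d\mu=0$ and $\int f\cdot f\circ T^k\,d\mu=0$ for all $k\ge 1$ such that $n^{-1/2}\sum_{k<n}f\circ T^k$ does not converge in law to any $\mathcal N(0,\sigma^2)$, $\sigma^2\ge 0$.

Let us unpack the words. For a diffeomorphism $T$ and a Hölder continuous $\varphi:M\to\mathbb R$, an equilibrium state for $\varphi$ is a $T$-invariant Borel probability measure that maximizes $h_\nu(T)+\int\varphi\,d\nu$ over all $T$-invariant Borel probability measures $\nu$. For $\varphi\equiv 0$ it is a measure of maximal entropy, and by the variational principle the maximum is $h_{\rm top}(T)$.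

**Definition (exponential mixing of order $s$).** Let $s\ge 2$. The system $(T,\mu)$ is exponentially mixing of order $s$ for $\mathcal C^1(M)$ observables if there are $C_s,c_s>0$ such that for all $f_1,\dots,f_s\in\mathcal C^1(M)$ and all integers $0\le n_1\le\dots\le n_s$,
$$\Big|\int_M\prod_{i=1}^s f_i\circ T^{n_i}\,d\mu-\prod_{i=1}^s\int_M f_i\,d\mu\Big|\le C_s\,e^{-c_s\min_{1\le i<s}(n_{i+1}-n_i)}\prod_{i=1}^s\|f_i\|_{\mathcal C^1}.\tag{1}$$
The constants depend neither on the observables nor on the times. Exponential decay of correlations is the case $s=2$; exponential mixing of all orders means that (1) holds for every $s\ge2$.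

As a model, take i.i.d. fair coin flips with the shift. If each $f_i$ depends only on coordinates in $[-m,m]$ and all gaps exceed $2m$, the left side of the analogue of (1) is exactly $0$, for every $s$.

**Definition (CLT).** A smooth $f$ with $\int f\,d\mu=0$ satisfies the CLT with respect to $\mu$ if $n^{-1/2}\sum_{k=0}^{n-1}f\circ T^k$ converges in distribution to some $\mathcal N(0,\sigma^2)$ with $\sigma^2\ge 0$. The degenerate limit $\sigma^2=0$ is allowed, and item 3 excludes it too.

The question that Theorem 1 answers comes from Bernat Bassols Cornudella and Matheus M Castro, "Finite-order exponential mixing does not imply the central limit theorem", arXiv:2610.17162 (2026). Suppose that an equilibrium state of a smooth diffeomorphism for a Hölder potential has exponential decay of correlations for $\mathcal C^1$ observables. Then: (i) is it exponentially mixing of all orders, and (ii) does every centered smooth observable satisfy the CLT? For $\mathcal C^\infty$ diffeomorphisms of closed surfaces with positive topological entropy, the source quotes both conclusions as known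 for mixing measures of maximal entropy, and more generally for mixing equilibrium states of Hölder potentials with $\sup\varphi-\inf\varphi<h_{\rm top}(T)$. Theorem 1 with $s=2$ answers no to (i) and no to (ii). In its examples $\sup\varphi-\inf\varphi=0<\log 8=h_{\rm top}(T)$, so the analogues of the surface statements fail in every dimension $\ge3$. Nothing is claimed here about surfaces beyond the quoted results.

For $s>2$ the theorem is at least as strong in its hypothesis, because order $s$ implies order $2$: given $f_1,f_2$ at times $n_1\le n_2$ with gap $N$, put the constant observable $1$ at times $n_2+N,n_2+2N,\dots$ and apply (1). So exponential mixing of any prescribed finite order implies neither the next order nor the CLT.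

**Remark (dimension one).** If $\dim M=1$, both answers are yes, trivially: exponential decay forces $\mu$ to be a Dirac mass. Since $\mathcal C^1(M)$ is dense in $L^2(\mu)$, exponential decay implies mixing. Hence $\mu$ lives on one $T$-invariant component. Suppose that it is an interval, or a circle on which $T$ reverses orientation or has rational rotation number. Then some power $T^q$ preserves orientation and has a fixed point, so all its invariant measures live on $\mathrm{Fix}(T^q)$; thus $\mu$, being ergodic, is carried by a finite orbit, which by mixing is a fixed point. If the rotation number is irrational, Poincaré's semiconjugacy $g$ to a rotation gives $e^{2\pi i g}\circ T=\lambda e^{2\pi i g}$ with $\lambda\ne1$. An eigenfunction of modulus $1$ with eigenvalue $\lambda\neq1$ is not constant, and this contradicts mixing. For a Dirac mass both conclusions are clear.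

## 2. Grouping observables, and relations that few windows cannot see

**Grouping.** To deduce order 3 from order 2 one would group. Take times $0,n,n+k$ and write $f_2\circ T^n\cdot f_3\circ T^{n+k}=(f_2\cdot f_3\circ T^k)\circ T^n$. Order 2 applied to $f_1$ and $f_2\cdot f_3\circ T^k$, and then once more to $f_2$ and $f_3$, would finish the proof, were it not for the norm: $\|f_2\cdot f_3\circ T^k\|_{\mathcal C^1}$ can only be bounded by a constant times $Q^k\|f_2\|_{\mathcal C^1}\|f_3\|_{\mathcal C^1}$, with $Q>1$ controlled by the derivative of $T$. The error $e^{-cn}Q^k$ is useful only for $k\le\varepsilon n$ with $\varepsilon<c/\log Q$. Grouping $f_1$ with $f_2\circ T^n$ helps only for $n\le\varepsilon k$. The argument stops exactly when the two gaps are comparable, and this is where we shall plant a relation.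

**Three signs.** Let $d_1,d_2$ be independent fair signs and $z=d_1d_2$. Any two of $d_1,d_2,z$ are independent, but $\mathbb E[d_1d_2z]=1$. As a stationary process: let $(d_n)$ be i.i.d. fair signs and $z_n=d_{n-\Lambda}d_{n-3\Lambda}$. Then $\mathbb E[d_{n-3\Lambda}d_{n-\Lambda}z_n]=1$ for every $n$. With one fixed $\Lambda$ this does no harm to exponential mixing: windows of radius $m$ whose gaps exceed $3\Lambda+2m$ are exactly independent, and shorter gaps are absorbed in the constant. To violate order 3 we need relations on infinitely many scales $\Lambda_1<\Lambda_2<\cdots$, and relations of scale $\Lambda_i$ at a set of sites whose density is not exponentially small in $\Lambda_i$.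

**Four signs, and why moments matter.** Let $(x_1,x_2,x_3,x_4)$ be uniform on the $8$ sign vectors with $x_1x_2x_3x_4=1$, and $S=x_1+\dots+x_4$. Any three coordinates are independent fair signs, so $\mathbb ES^2=4$, as for independent signs. The sum equals $\pm4$ with probability $\frac18$ each and $0$ otherwise, so $\mathbb ES^4=64$. For four independent signs, $\mathbb ES^4=3\cdot16-2\cdot4=40$. The excess is $24=4!$, the contribution of the monomial $x_1x_2x_3x_4$. A relation among $p$ signs is invisible to fewer than $p$ of them, yet it raises the $p$-th moment by $p!$.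

To hide such a relation from $s$ windows of arbitrary width and to make it matter at scale $n$, we replace single signs by majority signs of long blocks. For a block of three independent signs with sum $S$ and majority $\chi$, one has $\mathbb E[S\chi]=\mathbb E|S|=\frac28\cdot3+\frac68\cdot1=\frac32$. For a block of length $L$ this is of order $\sqrt L$, so a relation $\prod_{k=1}^p\chi(B_k)=1$ among $p$ blocks of length about $L$ raises the $p$-th moment by about $p!L^{p/2}$, which is comparable with $n^{p/2}$ when $n$ is a fixed multiple of $L$.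

**The four coordinates.** We build a subshift with points $(a,d,x,z)$. Runs of ones in the bits $a$ mark sites and assign them a level $i$. The signs $d$ and $z$ satisfy a relation of the first kind at marked sites; this destroys order $s+1$. The signs $x$ satisfy majority relations, on blocks cut out by $a$, at every level; this destroys the CLT. The hard requirement is maximal entropy. Each majority relation costs one bit, and if nothing were done, an invariant measure could trade randomness of $a$ for fewer relations, and nothing would force the fair-coin law of $a$ to be optimal. The cure is to give each bit back: for each majority relation we leave one $z_n$ free that would otherwise be determined. Then $(x,z)$ carries one bit per site whatever $a$ is, and maximality is easy. First we need a way from subshifts to manifolds.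

## 3. A subshift as the only carrier of entropy in a smooth system

A subshift is a closed $\sigma$-invariant subset $Y$ of $\{1,\dots,N\}^{\mathbb Z}$, with $(\sigma y)_l=y_{l+1}$. An ordinary horseshoe contains a copy of $Y$, but also of the full shift on $N$ symbols. In our application $N=16$, and the full shift has entropy $\log16>\log8$, so a measure on the copy of $Y$ would not have maximal entropy. One additional dimension lets us push everything off except the copy of $Y$.

**Proposition 2.** Let $Y\subset\{1,\dots,N\}^{\mathbb Z}$ be a subshift, $N\ge2$, and $D=\dim M\ge3$. There are a $\mathcal C^\infty$ diffeomorphism $T$ of $M$, an injective continuous $\pi:Y\to M$ with $T\pi=\pi\sigma$, and $C>0$, $\theta\in(0,1)$ such that: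

(a) $|f(\pi y)-f(\pi y')|\le C\|f\|_{\mathcal C^1}\theta^k$ for $f\in\mathcal C^1(M)$ whenever $y,y'$ agree on $[-k,k]$;

(b) every function of $y_0$ equals $f\circ\pi$ for some $f\in\mathcal C^\infty(M)$;

(c) every $T$-invariant probability is $\alpha\pi_*\nu_1+(1-\alpha)\nu_0$ with $\alpha\in[0,1]$, $\nu_1$ a $\sigma$-invariant probability on $Y$, and $\nu_0$ carried by a $T$-invariant set on which $T=\mathrm{id}$.

Consequently $h_{\rm top}(T)=h_{\rm top}(Y)$, and $\pi_*\nu$ is a measure of maximal entropy for $T$ if $\nu$ is one for $Y$.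

*Proof.* Put $\delta=D-1\ge2$, $\eta=\frac1{2N}$, $\alpha_i=\frac{i-1}N+\frac1{4N}$, $o_i=(\alpha_i,0,\dots,0)\in\mathbb R^{\delta-1}$ for $1\le i\le N$, and
$$V_i=[\alpha_i,\alpha_i+\eta]\times[0,1]^{\delta-1},\qquad \Psi_i(u,v)=\big((u-\alpha_i)/\eta,\;o_i+\eta v\big).$$
So $\Psi_i$ stretches the thin box $V_i$ in the first coordinate, contracts the others, and maps it onto $[0,1]\times(o_i+[0,\eta]^{\delta-1})$.

**Step 1: one diffeomorphism that equals $\Psi_i$ on each $V_i$.** We want a compactly supported smooth isotopy $(h_r)_{r\in[0,1]}$ of $\mathbb R^\delta$ with $h_0=\mathrm{id}$ and $h:=h_1=\Psi_i$ on $V_i$ for all $i$. The idea is to shrink the boxes, carry them over, and expand them again, keeping them disjoint.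

Let $c_i=(\alpha_i+\frac\eta2,\frac12,\dots,\frac12)$ and $c_i'=(\frac12,\alpha_i+\frac\eta2,\frac\eta2,\dots,\frac\eta2)$ be the centers of $V_i$ and $\Psi_i(V_i)$, and $\epsilon=\frac\eta2=\frac1{4N}$. Consider affine maps $\Phi_{i,r}(x)=c_i(r)+\Delta(r)(x-c_i)$ with $\Delta(r)$ diagonal with positive entries, in three phases:

1. $c_i(r)=c_i$, and $\Delta(r)$ decreases from $\mathrm{Id}$ to $\epsilon\,\mathrm{Id}$;
2. $\Delta(r)=\epsilon\,\mathrm{Id}$, and $c_i(r)$ moves on the segment from $c_i$ to $c_i'$;
3. $c_i(r)=c_i'$, and the entries of $\Delta(r)$ increase from $\epsilon$ to those of $\mathrm{diag}(1/\eta,\eta,\dots,\eta)$.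

Let the parametrization be smooth in $r$ and constant near the ends of each phase; the speed along the segments is the same for all $i$. Then $\Phi_{i,0}=\mathrm{id}$ and $\Phi_{i,1}=\Psi_i$. Let $V_i^+$ be $V_i$ scaled by $\frac32$ about its center. For each $r$ the boxes $\Phi_{i,r}(V_i^+)$ are pairwise disjoint:

- In phase 1 they lie in the $V_i^+$, which have width $\frac32\eta=\frac3{4N}$ in the first coordinate and centers at least $\frac1N$ apart there.
- In phase 3 they lie in the $\Psi_i(V_i^+)$, and the same holds in the second coordinate.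
- In phase 2, at $(1-\lambda)c_i+\lambda c_i'$, the centers of boxes $i\ne k$ differ by $(1-\lambda)(\alpha_i-\alpha_k)$ and $\lambda(\alpha_i-\alpha_k)$ in the first two coordinates; one of these is at least $\frac1{2N}$ in absolute value, while all sides of the boxes are at most $\frac32\epsilon=\frac3{8N}$.

Let $\rho_i\in\mathcal C_c^\infty(\operatorname{int}V_i^+,[0,1])$ be $1$ on a neighborhood of $V_i$ and put
$$X_r=\sum_i\big(\rho_i\circ\Phi_{i,r}^{-1}\big)\cdot\big(\partial_r\Phi_{i,r}\big)\circ\Phi_{i,r}^{-1}.$$
This time-dependent vector field is smooth in $(x,r)$ and supported in a fixed compact set; let $(h_r)$ be its flow started at $r=0$. The supports of the summands are disjoint and $\rho_i=1$ on $V_i$, so for $x\in V_i$ the curve $r\mapsto\Phi_{i,r}(x)$ is an integral curve. Hence $h_r=\Phi_{i,r}$ on $V_i$, and $h_1=\Psi_i$ there.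

**Step 2: coding $Y$.** Put $\pi_0(y)=(u(y),v(y))$ with
$$u(y)=\sum_{k\ge0}\eta^k\alpha_{y_k},\qquad v(y)=\sum_{k\ge1}\eta^{k-1}o_{y_{-k}}.$$
Since $\max_i\alpha_i=1-\frac3{4N}<1-\frac1{2N}=1-\eta$, all coordinates lie in $[0,1]$. From $u(y)=\alpha_{y_0}+\eta u(\sigma y)$ we get $\pi_0(y)\in V_{y_0}$. From this and $v(\sigma y)=o_{y_0}+\eta v(y)$ we get
$$h\pi_0(y)=\Psi_{y_0}(u(y),v(y))=\big(u(\sigma y),v(\sigma y)\big)=\pi_0(\sigma y).$$
So $h^n\pi_0(y)\in V_{y_n}$ for all $n\in\mathbb Z$, and as the $V_i$ are disjoint, $\pi_0$ is injective. If $y,y'$ agree on $[-k,k]$, the remaining tails give $|\pi_0(y)-\pi_0(y')|\le C\eta^k$; in particular $\pi_0$ is continuous.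

**Step 3: a drift that stops only on the copy of $Y$.** Identify an open subset of the interior of $M$ with $\mathbb R^D=\mathbb R^\delta\times\mathbb R\ni(x,t)$. We define compactly supported maps there and extend them by the identity. Let $\beta\in\mathcal C_c^\infty(\mathbb R,[0,1])$ with $\beta(0)=1$, and
$$\Theta(x,t)=(h_{\beta(t)}(x),t).$$
This is a compactly supported diffeomorphism with inverse $(x,t)\mapsto(h_{\beta(t)}^{-1}(x),t)$. Let $K_0=\pi_0(Y)\times\{0\}$, a compact set, and let $O$ be an open ball containing $\operatorname{supp}\Theta\cup K_0$. By Whitney's theorem (every closed set is the zero set of a smooth nonnegative function) there is a smooth $\psi\ge0$ with $\{\psi>0\}=O\setminus K_0$; after scaling, $|\partial_t\psi|\le\frac12$. Then $\Gamma(x,t)=(x,t+\psi(x,t))$ has $t$-derivative at least $\frac12$ in the last coordinate and is the identity off $O$, so it is a compactly supported diffeomorphism. Put $T=\Gamma\circ\Theta$ and $\pi(y)=(\pi_0(y),0)$. On $K_0$ we have $\Theta(x,0)=(h(x),0)$, $\Theta(K_0)=K_0$ and $\Gamma=\mathrm{id}$, so $T\pi=\pi\sigma$.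

**Step 4: the claims.** (a) follows with $\theta=\eta$ from the estimate in Step 2, since $f$ is Lipschitz with constant $O(\|f\|_{\mathcal C^1})$ on the compact convex set $[0,1]^\delta\times\{0\}$ of the chart. (b) holds because the sets $\pi\{y_0=c\}$ are disjoint and compact, so there is a smooth function that is a prescribed constant near each of them. For (c): $\Theta$ and $\Gamma$ are bijections fixing the complement of $O$ pointwise, so $T(O)=\Theta(O)=O$ and $T=\mathrm{id}$ off $O$. On $O$ the coordinate $t$ is bounded and $t\circ T-t=\psi\circ\Theta\ge0$. For an invariant $\nu$,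
$$\int_O\psi\circ\Theta\,d\nu=\int_O(t\circ T-t)\,d\nu=0,$$
so $\nu$-almost every point of $O$ lies in $\Theta^{-1}(K_0)=K_0=\pi(Y)$. This is (c). Since entropy is affine in the measure and the identity has entropy $0$, the measure in (c) has entropy $\alpha h_{\nu_1}(\sigma)$, and the last claim follows from the variational principle. $\square$

It remains to construct a subshift $Y$ on $16$ symbols and a measure on it.

## 4. Parameters, markers and tuples

**Parameters, fixed throughout.** Put $p=2s+2$, which is even and at least $6$; this will be the number of blocks in a majority relation. Put $w_t=2^t-1$ for $0\le t\le s$, so $w_0=0$. Put $\kappa_0=4^{-p}e^{-48p}$ and choose an integer $A\ge2$ with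
$$2^{-p}(A-2p)\kappa_0-2^{1+p/2}\ge1;\tag{2}$$
then $A>2p$. Choose $j_1\ge s$ with $2^{j_1+2}\ge\max(A,4p^2)$ and put, for $i\ge1$,
$$j_{i+1}=3j_i+4,\qquad L_i=2^{j_i+2},\qquad\Lambda_i=6pL_i,\qquad\Lambda_0=0.$$
We shall use the following consequences: $L_{i+1}=2^{3j_i+6}=L_i^3$; $j_i+2\le L_i$; $L_i\ge8$; and $\Lambda_{i+1}/\Lambda_i=L_i^2\ge2^{s+1}\ge2w_s$. Intervals are intervals of $\mathbb Z$ unless stated otherwise.

**Definition (marker).** Let $a\in\{0,1\}^{\mathbb Z}$. A site $n$ is a marker of level $i$, written $n\in\mathcal M_i$, if $a_n=0$, $a_{n+1}=\dots=a_{n+j_i}=1$ and $a_{n+j_i+1}=0$.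

In words: each zero of $a$ has a run length, the number of ones before the next zero, and it is a marker of level $i$ exactly when the run length is $j_i$. In the word $0,1,1,0,0,1,0$ on sites $0,\dots,6$, sites $0,3,4$ have run lengths $2,0,1$. A site has at most one level. If $n\in\mathcal M_i$ and $n'>n$ is any marker, then $a_{n'}=0$ gives $n'\ge n+j_i+1$. For fair bits a site has level $i$ with probability $2^{-j_i-2}=1/L_i$, so level-$i$ markers have mean spacing $L_i$ but are recognized from only $j_i+2\approx\log_2L_i$ bits.

**Definition (tuple).** A tuple $\tau$ of level $i$ consists of consecutive elements $n_0<n_1<\dots<n_p$ of $\mathcal M_i$ with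

* (T1) $L_i\le n_k-n_{k-1}\le2L_i$ for $1\le k\le p$;
* (T2) no marker of level $>i$ in the open interval $(n_0,n_p)$;
* (T3) no level-$i$ marker in $[n_0-4pL_i,n_0)$.

Write $I(\tau)=[n_0,n_p)$, call $B_k(\tau)=[n_{k-1},n_k)$, $1\le k\le p$, its blocks, and call $n_p$ its terminal marker. A tuple meets a set if $I(\tau)$ does.

*Toy example.* The true constants are enormous, so take the inadmissible values $p=2$, $j_1=1$, $L_1=4$. Let $a$ be $0,1,0,0,0,0,1,0,0,0,0,1,0$ on sites $0,\dots,12$, and $0$ on the $32$ sites before. The sites $0,5,10$ have run length $1$, and all other zeros in $[-32,10)$ have run length $0$. The gaps $5$ lie in $[4,8]$. So $(0,5,10)$ is a tuple, with $I(\tau)=[0,10)$, blocks $[0,5)$ and $[5,10)$, and terminal marker $10$.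

**Locality.** Since $a_{n_0}=a_{n_p}=0$, the run of ones after a marker $n'<n_p$ (respectively $n'<n_0$) ends before $n_p$ (respectively $n_0$). So (T2) is decided by $a$ on $[n_0,n_p]$ and (T3) by $a$ on $[n_0-4pL_i,n_0]$, and whether $(n_0,\dots,n_p)$ is a level-$i$ tuple depends only on
$$a|_{[n_0-4pL_i,\;n_p+j_i+1]}.\tag{3}$$
Since $n_p-n_0\le2pL_i$, whether $n$ is a level-$i$ terminal marker depends only on $a|_{[n-6pL_i,\,n+j_i+1]}$.

**Lemma 3 (laminarity).** Let $\tau\ne\tau'$ have levels $i\le i'$. If $i=i'$, then $I(\tau)\cap I(\tau')=\emptyset$. If $i<i'$, then $I(\tau)\cap I(\tau')=\emptyset$ or $I(\tau)$ is contained in one block of $\tau'$. In particular two intervals $I(\tau),I(\tau')$ are disjoint or nested, and distinct tuples have distinct terminal markers.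

*Proof.* Let $i=i'$. A tuple consists of consecutive markers, so $n_0\ne n_0'$; say $n_0<n_0'$. By (T3) for $\tau'$, $n_0<n_0'-4pL_i$, so $n_p\le n_0+2pL_i<n_0'$. Let $i<i'$. No marker $n_k'$ of $\tau'$ lies in $[n_0,n_p)$: not in the open interval, by (T2) for $\tau$, and not at $n_0$, since a site has one level. So $[n_0,n_p)$ crosses none of the cut points $n_0',\dots,n_p'$. This gives the second claim. If $n_p=n_p'$, the levels agree and both intervals contain $n_p-1$, contradicting the first claim. $\square$

The role of (T3) is the disjointness on one level; the role of (T2) is the nesting across levels.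

## 5. Majority signs and a counting lemma

For $x\in\{\pm1\}^{\mathbb Z}$ and a finite interval $B$ let $S(B)=\sum_{n\in B}x_n$, and let $\chi(B)=\operatorname{sgn}S(B)$ if $S(B)\ne0$, $\chi(B)=x_{\min B}$ if $S(B)=0$. For $x|_B=(+,-,+)$ we have $\chi=+1$; for $x|_B=(-,+)$ there is a tie and $\chi=-1$. The tie rule makes $\chi(B)$ a sign that is odd under $x\mapsto-x$, and always $\chi(B)S(B)=|S(B)|$. Put
$$\zeta_\tau=\prod_{k=1}^p\chi(B_k(\tau)).$$
As $p$ is even, $\zeta_\tau$ is unchanged if $x$ is negated on a set that contains $I(\tau)$ or is disjoint from $I(\tau)$. If $x$ is negated on exactly one block of $\tau$, then $\zeta_\tau$ changes sign.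

For a finite $G\subset\mathbb Z$ and a finite set $\mathcal T$ of tuples of $a$ with $I(\tau)\subset G$, let $\mathbf U(G,\mathcal T)$ be the uniform measure on $\{x\in\{\pm1\}^G:\zeta_\tau=1\ \forall\tau\in\mathcal T\}$; the next lemma shows that this set is not empty. In the toy example, $\mathbf U([0,10),\{\tau\})$ is uniform on the $2^9$ configurations whose two blocks of five have equal majority signs.

**Lemma 4 (counting).** Let $F\subset G$ be finite, $\mathcal T'\subset\mathcal T$, with $I(\tau)\subset G$ for $\tau\in\mathcal T$ and $I(\tau)\subset F$ for $\tau\in\mathcal T'$, and suppose that each $\tau\in\mathcal T\setminus\mathcal T'$ has a block $\beta(\tau)$ disjoint from $F$. Then for every $y\in\{\pm1\}^F$ and every vector of signs $(\eta_\tau)_{\tau\in\mathcal T\setminus\mathcal T'}$, exactly $2^{|G\setminus F|-|\mathcal T\setminus\mathcal T'|}$ extensions $x\in\{\pm1\}^G$ of $y$ satisfy $\zeta_\tau(x)=\eta_\tau$ for all $\tau\in\mathcal T\setminus\mathcal T'$. Hence $\mathbf U(G,\mathcal T)|_F=\mathbf U(F,\mathcal T')$. With $F=\mathcal T'=\emptyset$: every vector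 $(\zeta_\tau)_{\tau\in\mathcal T}$ is attained by exactly $2^{|G|-|\mathcal T|}$ configurations.

*Proof.* Each relation should halve the number of extensions, and we show it by flipping the unseen block. Order $\mathcal T\setminus\mathcal T'=\{\tau_1,\dots,\tau_m\}$ with nondecreasing levels. Negating $x$ on $\beta(\tau_r)\subset G\setminus F$ changes the sign of $\zeta_{\tau_r}$. For $l<r$, Lemma 3 says that $I(\tau_l)$ is disjoint from $I(\tau_r)$ or lies in one block of $\tau_r$; hence it is contained in or disjoint from $\beta(\tau_r)$, and $\zeta_{\tau_l}$ is unchanged. So among the extensions of $y$ with prescribed $\zeta_{\tau_1},\dots,\zeta_{\tau_{r-1}}$ the flip is an involution exchanging $\zeta_{\tau_r}=1$ and $\zeta_{\tau_r}=-1$, and exactly half have $\zeta_{\tau_r}=\eta_{\tau_r}$. Induction on $r$ gives the count. With all $\eta_\tau=1$, every $y$ satisfying the relations in $\mathcal T'$ has the same number of admissible extensions, and every other $y$ has none. This is the statement on restrictions. $\square$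

In the toy example with $F=[0,5)$, the block $[5,10)$ is unseen, so $x|_{[0,5)}$ is exactly uniform.

## 6. The conditional laws $\mu_a$ and what $s$ windows see of them

Let $\mathcal T_J=\mathcal T_J(a)$ be the set of tuples of level $\le J$. Their intervals have bounded length and are disjoint or nested, so the maximal ones among them are pairwise disjoint and every $I(\tau)$ lies in one. Let $\mu_a^J$ be the law of $x$ that is independent over the maximal intervals $I$ and the remaining single sites, with law $\mathbf U(I,\{\tau\in\mathcal T_J:I(\tau)\subset I\})$ on $I$ and fair signs at the remaining sites. Call a finite set $G$ *$J$-saturated* if each $I(\tau)$, $\tau\in\mathcal T_J$, that meets $G$ is contained in $G$. (In the toy example, with $J=1$, $[0,10)$ is saturated and $[0,7)$ is not.) A $J$-saturated set is a union of maximal intervals and remaining single sites, so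
$$\mu_a^J|_G=\mathbf U\big(G,\{\tau\in\mathcal T_J:I(\tau)\subset G\}\big)\qquad(G\ J\text{-saturated}).\tag{4}$$

The next lemma is the reason for $p=2s+2$: a window of $\ell$ sites meets at most two blocks of length $\ge\ell$, so $s$ windows meet at most $2s<p$ of them, and a whole block of a large tuple remains unseen.

**Lemma 5 (windows).** Let $W_1,\dots,W_{s'}$ $(1\le s'\le s)$ be intervals with at most $\ell$ sites each. Call a tuple small if its level $i$ satisfies $L_i<\ell$, and large otherwise. Put $F_r=W_r\cup\bigcup\{I(\tau):\tau\text{ small},\,I(\tau)\cap W_r\ne\emptyset\}$ and $F=\bigcup_rF_r$. For every $J\ge0$ with $\{i:L_i<\ell\}\subset\{1,\dots,J\}$,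
$$\mu_a^J|_F=\mathbf U(F,\{\tau\text{ small}:I(\tau)\subset F\}).$$
If the $F_r$ are pairwise disjoint, $x|_{F_1},\dots,x|_{F_{s'}}$ are independent with laws $\mathbf U(F_r,\{\tau\text{ small}:I(\tau)\subset F_r\})$.

*Proof.* **Step 1: a small $\tau$ that meets $F_r$ is contained in $F_r$.** If it meets $W_r$, this is the definition. Otherwise it meets some $I(\tau_1)\subset F_r$ with $\tau_1$ small meeting $W_r$, and the two intervals are nested. If $I(\tau)\subset I(\tau_1)$, then $I(\tau)\subset F_r$. If $I(\tau_1)\subset I(\tau)$, then $\tau$ meets $W_r$ after all.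

**Step 2: enlarging $F$ to a saturated set.** Let $G=F\cup\bigcup\{I(\tau):\tau\in\mathcal T_J,\ I(\tau)\cap F\ne\emptyset\}$. It is finite. It is $J$-saturated by the argument of Step 1: if $\tau\in\mathcal T_J$ meets $G$ but not $F$, it meets some $I(\tau_1)$ with $\tau_1\in\mathcal T_J$ meeting $F$; here $I(\tau_1)\subset I(\tau)$ is impossible, since $\tau$ does not meet $F$, so $I(\tau)\subset I(\tau_1)\subset G$. By (4), $\mu_a^J|_G=\mathbf U(G,\mathcal T)$ with $\mathcal T=\{\tau\in\mathcal T_J:I(\tau)\subset G\}$.

**Step 3: restricting to $F$ by Lemma 4.** Put $\mathcal T'=\{\tau\text{ small}:I(\tau)\subset F\}$; this is a subset of $\mathcal T$ by the assumption on $J$. We need an unseen block for each $\tau\in\mathcal T\setminus\mathcal T'$. If $\tau$ is small, then by Step 1 it does not meet $F$, and all its blocks are disjoint from $F$. Let $\tau$ be large. Its blocks have at least $\ell$ sites, so each $W_r$ meets at most two of them. A small $\tau_1$ meeting $W_r$ has smaller level than $\tau$, so $I(\tau_1)$ is disjoint from $I(\tau)$ or lies inside one block of $\tau$,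 which then meets $W_r$. So the blocks of $\tau$ that meet $F$ are among those that meet some $W_r$; there are at most $2s<p$ of them, and some block is disjoint from $F$. Lemma 4 gives the first statement.

**Step 4: independence.** Let the $F_r$ be disjoint. Each small $\tau$ with $I(\tau)\subset F$ meets some $F_r$, hence lies in it. So the set of admissible configurations on $F$ is a product over $r$. $\square$

**The limit $\mu_a$.** By Lemma 5 with $s'=1$, the restriction of $\mu_a^J$ to a given finite interval does not depend on $J$ for $J\ge J_0$, where $J_0$ depends only on the length of the interval. So $\mu_a=\lim_J\mu_a^J$ exists. Which tuples of level $\le J$ meet a given finite interval, or lie in the same maximal interval as one that does, is determined by finitely many coordinates of $a$. Hence $\mu_a(\text{cylinder})$ is a locally constant function of $a$, and $a\mapsto\mu_a$ is measurable. Clearly $\mu_{\sigma a}=\sigma_*\mu_a$. Lemma 5 holds for $\mu_a$ in place of $\mu_a^J$, because $F$ is finite. For every tuple $\tau$ of $a$, $\zeta_\tau=1$ holds $\mu_a$-almost surely: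 apply Lemma 5 with $W_1=I(\tau)$ and $\ell=|I(\tau)|>L_i$, so that $\tau$ is small. Finally, $\ell=1$ (no small tuples) and $s'=2$ give
$$\text{for }k\ne l,\quad x_k,x_l\text{ are independent fair signs under }\mu_a\text{ and under every }\mu_a^J.\tag{5}$$

## 7. The subshift $Y$ and its measure $\mu$

The alphabet is $\{0,1\}\times\{\pm1\}^3$, with $16$ symbols, and points are $y=(a,d,x,z)$.

**Definition (the subshift).** Let $Y$ be the set of $y$ with

* (Y1) $\zeta_\tau(x)=1$ for every tuple $\tau$ of $a$;
* (Y2) if $n$ is a non-terminal marker of level $i$, then $z_n=\prod_{t=1}^sd_{n-w_t\Lambda_i}$;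
* (Y3) if $n$ is not a marker, and not ($a_n=0$ and $a_l=1$ for all $l>n$), then $z_n=1$.

For $s=2$, (Y2) reads $z_n=d_{n-\Lambda_i}d_{n-3\Lambda_i}$, the relation of Section 2 with a scale that is written into $a$. At terminal markers $z_n$ is free: this is the bit returned for the relation (Y1) of the tuple that ends there. The exception in (Y3) is needed for closedness, because markers at $n$ of levels $i\to\infty$ converge to the pattern "zero, then ones forever", and they may carry either sign. Each violation of (Y1), (Y2) or (Y3) is visible in a finite window: for (Y3) either $a_n=1$, or $a_n=0$ and the next zero shows a run length not among the $j_i$. So $Y$ is closed, and it is shift-invariant.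

**Definition (the measure).** Let $(a_n),(d_n),(\xi_n)$ be independent families of i.i.d. uniform variables in $\{0,1\},\{\pm1\},\{\pm1\}$. Given $(a,d,\xi)$ let $x$ have law $\mu_a$. Let $z_n$ be given by (Y2) at non-terminal markers, $z_n=\xi_n$ at terminal markers, and $z_n=1$ at non-markers. Let $\mu$ be the law of $(a,d,x,z)$.

It is $\sigma$-invariant and $\mu(Y)=1$. Moreover $d$ is independent of $(a,x,\xi)$; and given $a$, $x$ is independent of $(d,\xi)$, hence of $(d,z)$.

## 8. Each relation costs one bit and each terminal marker returns it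

**Proposition 6.** $h_\mu(\sigma)=h_{\rm top}(Y)=\log8$.

*Proof.* We use the Abramov–Rokhlin formula: for invariant $\nu$ on $Y$,
$$h_\nu(\sigma)=h_\nu(a,d)+\lim_n\frac1nH_\nu\big((x,z)_{[0,n)}\,\big|\,(a,d)\big),$$
where $h_\nu(a,d)$ is the entropy of the factor $(a,d)$ and the conditioning is on the whole sequences. Given $a$, put $q_{\rm in}=\#\{\tau:I(\tau)\subset[0,n)\}$ and $q_{\rm term}=\#\{\tau:n_p\in[0,n)\}$.

**Step 1: every invariant $\nu$ has $h_\nu\le\log8$.** First, $h_\nu(a,d)\le\log4$. The events $\{a_k=0,\ a_l=1\ \forall l>k\}$, $k\in\mathbb Z$, are disjoint with equal $\nu$-measure, hence null. So $\nu$-almost surely $z_n$ is a function of $(a,d)$ unless $n$ is terminal. By Lemma 4 on $[0,n)$ and (Y1), $x_{[0,n)}$ takes at most $2^{n-q_{\rm in}}$ values. Hence $(x,z)_{[0,n)}$ takes at most $2^{n-q_{\rm in}+q_{\rm term}}$ values given $(a,d)$.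

The two counts differ only by a boundary effect:
$$q_{\rm term}-q_{\rm in}\le q_{\rm cut}:=\#\{\tau:n_0<0\le n_p<n\}.$$
The tuples counted here contain $-1$ in $I(\tau)$, so by Lemma 3 they have distinct levels. Their terminal markers are distinct sites of $[0,n)$, and for all but the last one, the run of $j_i$ ones after it ends before the next of these terminal markers. So these $q_{\rm cut}-1$ runs lie in $[0,n)$ and are disjoint. As the $j_i$ are distinct positive integers, $q_{\rm cut}(q_{\rm cut}-1)/2\le n$, so $q_{\rm cut}\le1+\sqrt{2n}$. (If $q_{\rm cut}=0$ this is trivial.) Hence $h_\nu\le\log4+\lim_n\frac1n(n+1+\sqrt{2n})\log2=\log8$.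

**Step 2: $h_\mu\ge\log8$.** Here $h_\mu(a,d)=\log4$. Given $(a,d)$, $x$ and the $z_n$ at terminal $n$ are independent, the latter are i.i.d. fair, and the other $z_n$ are determined. So
$$H_\mu\big((x,z)_{[0,n)}\,|\,(a,d)\big)=\mathbb E\big[H(\mu_a|_{[0,n)})+q_{\rm term}\log2\big].\tag{6}$$
Let $n\ge2$ and apply Lemma 5 with $W_1=[0,n)$, $\ell=n$. On $G:=F_1\supset[0,n)$, $\mu_a$ is $\mathbf U(G,\mathcal T)$ with $\mathcal T$ the small tuples in $G$. By Lemma 4, $H(x_G)=(|G|-|\mathcal T|)\log2$. The restriction to $G\setminus[0,n)$ still satisfies the relations of the tuples in $\mathcal T$ that do not meet $[0,n)$, so again by Lemma 4,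
$$H(x_{G\setminus[0,n)})\le\big(|G\setminus[0,n)|-\#\{\tau\in\mathcal T:I(\tau)\cap[0,n)=\emptyset\}\big)\log2.$$
Subtracting,
$$H(\mu_a|_{[0,n)})\ge H(x_G)-H(x_{G\setminus[0,n)})\ge\big(n-\#\{\tau\in\mathcal T:I(\tau)\cap[0,n)\ne\emptyset\}\big)\log2.$$
At most $q_{\rm in}$ of these tuples are contained in $[0,n)$. The others contain $\{-1,0\}$ or $\{n-1,n\}$ in $I(\tau)$; by Lemma 3 there are at most two per level, and fewer than $\log_2n$ levels have $L_i=2^{j_i+2}<n$. Hence
$$H(\mu_a|_{[0,n)})\ge(n-q_{\rm in}-2\log_2n)\log2 .$$
Finally $q_{\rm term}\ge q_{\rm in}-1$: a tuple with $I(\tau)\subset[0,n)$ has $n_p\in[0,n)$ unless $n_p=n$, which happens for at most one. So (6) is at least $(n-1-2\log_2n)\log2$, and $h_\mu\ge\log4+\log2$. With Step 1 and the variational principle on $Y$ the proposition follows. $\square$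

Let $T$ and $\pi$ be as in Proposition 2 for this $Y$, with $N=16$. Then $h_{\rm top}(T)=\log8$ and $\pi_*\mu$ is a measure of maximal entropy of $T$. Below, $\mu$ also denotes $\pi_*\mu$. It remains to prove items 1, 2 and 3.

## 9. Exponential mixing of order $s$

Two things must be invisible to $s$ far-apart windows: the majority relations, which Lemma 5 handles, and the relations (Y2). For the latter the choice of $w_t$ matters. Consider the toy process in which $z_n=\prod_{t=1}^sd_{n-w_t}$ at every site. With $s=3$ and $(w_1,w_2,w_3)=(1,2,3)$ we would have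
$$z_nz_{n-1}=(d_{n-1}d_{n-2}d_{n-3})(d_{n-2}d_{n-3}d_{n-4})=d_{n-1}d_{n-4},$$
a relation that involves only the three sites $n,n-1,n-4$; so three windows can see it. With $w_t=2^t-1$ this cannot happen, by the next lemma, in which $E$ is the set of visible sites and $Z$ the set of sites whose $z$ enters a product.

**Lemma 7.** Let $E\subset\mathbb Z$, $|E|\le s$, $\emptyset\ne Z\subset E$. Then some $u\in\mathbb Z\setminus E$ has an odd number of representations $u=n-w_t$ with $n\in Z$, $1\le t\le s$.

*Proof.* Suppose not, and fix $n\in Z$. We produce $s+1$ distinct elements of $E$. For $1\le t\le s$ let $u=n-w_t$. If $u\in E$, put $e_t=u$, so $n-e_t=w_t-w_0$. If $u\notin E$, the number of representations of $u$ is even and not $0$, so there is another one, $u=n'-w_{t'}$ with $n'\in Z$, $t'\ge1$. Here $t'\ne t$, since $t'=t$ forces $n'=n$. Put $e_t=n'\in E$, so $n-e_t=w_t-w_{t'}$. In both cases $n-e_t=2^t-2^{t'}$ with $t'\in\{0,\dots,s\}$, $t'\ne t$.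

The numbers $2^t-2^{t'}$ are nonzero, and they are pairwise distinct for distinct ordered pairs $(t,t')$, $t\neq t'$: if $2^t-2^{t'}=2^b-2^{b'}$, then $2^t+2^{b'}=2^b+2^{t'}$. By uniqueness of binary expansions a sum of two powers of $2$ determines the two exponents up to order, so $t=b$, $b'=t'$, because $t=t'$ is excluded. The pairs used for different $t$ differ in the first entry. So $n,e_1,\dots,e_s$ are $s+1$ distinct elements of $E$, a contradiction. $\square$

**Proposition 8.** Let $C_0=120p\,2^s$. Let $m\ge0$ be an integer, let $g_1,\dots,g_s$ be functions on $Y$ depending only on coordinates in $[-m,m]$, $|g_r|\le1$, and let $n_1<\dots<n_s$ have minimal gap $N\ge1$ with $N\ge C_0m$. Then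
$$\Big|\int\prod_rg_r\circ\sigma^{n_r}\,d\mu-\prod_r\int g_r\,d\mu\Big|\le4s\,2^{-N/10}.$$

*Proof.* **Step 1: setting up the conditioning.** Let
$$W_r=[n_r-m,n_r+m],\qquad W=\bigcup_rW_r,\qquad\widehat W_r=\big[n_r-m-\tfrac N{10},\,n_r+m+\tfrac N{10}\big]\cap\mathbb Z.$$
The $\widehat W_r$ are disjoint, as $2m+\frac N5<N$. Let $i^*=\min\{i\ge1:w_s\Lambda_i>N/10\}$: levels below $i^*$ have relations short enough to stay near their window. For $i\ge i^*$ put
$$U_r^{(i)}=[n_r-m-w_s\Lambda_{i-1},\,n_r+m],\qquad U^{(i)}=\bigcup_rU_r^{(i)},\qquad U_r=U_r^{(i^*)}.$$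
These increase with $i$. By minimality of $i^*$, and $\Lambda_0=0$, we have $w_s\Lambda_{i^*-1}\le N/10$, so $W_r\subset U_r\subset\widehat W_r$. For $i\ge i^*$,
$$\operatorname{diam}U_r^{(i)}=2m+w_s\Lambda_{i-1}<\tfrac12\Lambda_i+\tfrac12\Lambda_i=\Lambda_i,\tag{7}$$
since $\Lambda_i>N/(10w_s)\ge C_0m/(10w_s)\ge4m$ and $\Lambda_i\ge2w_s\Lambda_{i-1}$. Condition on
$$\mathcal H=\sigma\big(a,\;d|_{\bigcup_rU_r}\big).$$
We describe the conditional law of $x$ and $z$ on $W$.

**Step 2: given $\mathcal H$, the $x|_{W_r}$ are independent, with laws determined by $a|_{\widehat W_r}$.** Use Lemma 5 with $\ell=2m+1$; small tuples have $L_i\le2m$. If a small tuple meets $W_r$, then $n_0\le n_r+m$ and $n_p>n_r-m$, so its interval and the sites in (3) that decide whether it is a tuple lie in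
$$[\,n_r-m-6pL_i,\;n_r+m+(2p+1)L_i\,]\subset\widehat W_r,$$
where we used $n_p-n_0\le2pL_i$, $j_i+1\le L_i$ and $6pL_i\le12pm\le N/10$. A small tuple $\tau$ that is contained in $F_r$ but does not meet $W_r$ meets some $I(\tau_1)$ with $\tau_1$ small meeting $W_r$. The intervals are nested and $I(\tau_1)\not\subset I(\tau)$, so $I(\tau)\subset I(\tau_1)$. The level of $\tau$ is smaller than that of $\tau_1$, for otherwise Lemma 3 would make $I(\tau_1)$ disjoint from $I(\tau)$ or put it inside one block of $\tau$. So the sites (3) for $\tau$ lie in the window already considered for $\tau_1$. Hence $F_r\subset\widehat W_r$, the $F_r$ are disjoint, and $F_r$ together with its small tuples is determined by $a|_{\widehat W_r}$. As $x$ has law $\mu_a$ given $(a,d)$, Lemma 5 gives the claim.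

**Step 3: $z$ at non-terminal markers of low level is known locally.** If $n\in W_r$ is a marker of level $i<i^*$, then $6pL_i=\Lambda_i\le w_s\Lambda_i\le N/10$ and $j_i+1\le L_i$, so its terminal status, which depends on $a|_{[n-6pL_i,n+j_i+1]}$, is determined by $a|_{\widehat W_r}$. If it is non-terminal, $z_n=\prod_td_{n-w_t\Lambda_i}$ is a function of $d|_{U_r}$, since $w_t\Lambda_i\le w_s\Lambda_{i^*-1}$.

**Step 4: given $\mathcal H$ and $x$, the $z_n$ at all other markers $n\in W$ (levels $\ge i^*$, or terminal) are i.i.d. fair signs.** At terminal markers $z_n=\xi_n$, and $\xi$ is i.i.d. fair and independent of $(a,d,x)$. For the others it suffices to show that they are i.i.d. fair given $(a,x,\xi)$ and $d|_{\bigcup U_r}$. Since products of signs span all functions of them, this amounts to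
$$\mathbb E\Big[\prod_{n\in\mathcal J}z_n\prod_{u\in\mathcal D}d_u\;\Big|\;a,x,\xi\Big]=0\tag{8}$$
for every nonempty set $\mathcal J\subset W$ of non-terminal markers of levels $\ge i^*$ and every $\mathcal D\subset\bigcup_rU_r$.

Let $i$ be the largest level in $\mathcal J$, and $\mathcal J_i$ the set of its level-$i$ elements. For $n\in\mathcal J$ of level $i'<i$ we have $w_t\Lambda_{i'}\le w_s\Lambda_{i-1}$, so all sites $n-w_t\Lambda_{i'}$ lie in $U^{(i)}$; and so does $\mathcal D$. Choose a residue class $\kappa$ mod $\Lambda_i$ that meets $\mathcal J_i$, and put $Z=\mathcal J_i\cap\kappa$, $E=U^{(i)}\cap\kappa\supset Z$. By (7) each $U_r^{(i)}$ contains at most one element of $\kappa$, so $|E|\le s$. By Lemma 7, scaled by $\Lambda_i$, some $u\in\kappa\setminus E$ has an odd number of representations $u=n-w_t\Lambda_i$ with $n\in Z$, $1\le t\le s$. Since $u\in\kappa$, this means $u\notin U^{(i)}$. Elements of $\mathcal J_i$ in other residue classes give no representation of $u$; elements of lower level and $\mathcal D$ give only sites in $U^{(i)}$. So, after (Y2) is substituted,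 $d_u$ occurs to an odd power in (8). As $d$ is i.i.d. fair and independent of $(a,x,\xi)$, the expectation vanishes.

**Step 5: conclusion.** By Steps 2–4, and since $z_n=1$ at non-markers, the windows $(a,d,x,z)|_{W_r}$ are independent in $r$ given $\mathcal H$. To see when their conditional laws are local, let
$$\mathrm{Bad}_r=\{a_l=1\text{ for all integers }l\in(n_r+m,\;n_r+m+\tfrac N{10}]\},\qquad\mu(\mathrm{Bad}_r)=2^{-\lfloor N/10\rfloor}.$$
Off $\mathrm{Bad}_r$ the run length of each zero in $W_r$ is visible in $\widehat W_r$, so the set of markers in $W_r$ and their levels are determined by $a|_{\widehat W_r}$. For levels $\ge i^*$ we need not know whether the marker is terminal, as $z_n$ is a fair sign either way. Hence $\hat g_r:=\mathbb E[g_r\circ\sigma^{n_r}|\mathcal H]$ agrees off $\mathrm{Bad}_r$ with a function of $(a|_{\widehat W_r},d|_{U_r})$. The functions $\bar g_r=\hat g_r1_{\mathrm{Bad}_r^c}$ depend on disjoint sets of the independent variables $a_n,d_n$, so they are independent. Therefore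
$$\mathbb E\prod_rg_r\circ\sigma^{n_r}=\mathbb E\prod_r\hat g_r,\qquad\Big|\mathbb E\prod_r\hat g_r-\prod_r\mathbb E\bar g_r\Big|\le\sum_r\mu(\mathrm{Bad}_r),\qquad\Big|\prod_r\mathbb E\bar g_r-\prod_r\mathbb Eg_r\Big|\le\sum_r\mu(\mathrm{Bad}_r).$$
The total error is at most $2s\,2^{-\lfloor N/10\rfloor}\le4s\,2^{-N/10}$. $\square$

*Proof of item 1 of Theorem 1.* Let $f_1,\dots,f_s\in\mathcal C^1(M)$ and let $n_1\le\dots\le n_s$ have minimal gap $N$. For $N=0$, (1) is trivial with constant $2$. For $N\ge1$ put $m=\lfloor N/C_0\rfloor$, so $N\ge C_0m$. By Proposition 2(a), taking the value at one chosen point of each cylinder, $f_r\circ\pi$ is within $C\|f_r\|_{\mathcal C^1}\theta^m$ in sup norm of a function that depends on coordinates in $[-m,m]$ and is bounded by $\|f_r\|_{\mathcal C^1}$. Replacing each $f_r\circ\pi$ changes both terms of (1) by $O(\theta^m)\prod_r\|f_r\|_{\mathcal C^1}$. To the replaced functions, divided by $\|f_r\|_{\mathcal C^1}$, apply Proposition 8. Since $\theta^m\le\theta^{N/C_0-1}$, we get a bound $C_se^{-c_sN}\prod_r\|f_r\|_{\mathcal C^1}$. $\square$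

## 10. Failure of exponential mixing of order $s+1$

*Proof of item 2 of Theorem 1.* By Proposition 2(b) take $f_d,f_z\in\mathcal C^\infty(M)$ with $f_d\circ\pi=d_0$, $f_z\circ\pi=z_0$. Fix a level $i$. Use $f_d$ at the $s$ times $(w_s-w_t)\Lambda_i$, $t=s,\dots,1$, and $f_z$ at time $n=w_s\Lambda_i$. Since $w_t-w_{t-1}=2^{t-1}$, the gaps are $2^t\Lambda_i$ with $0\le t<s$, and the smallest is $\Lambda_i$. Since $\int f_d\,d\mu=0$, the product of the means is $0$.

**Step 1: the correlation is a marker density.** Consider $\mathbb E\big[z_n\prod_{t=1}^sd_{n-w_t\Lambda_i}\,\big|\,a\big]$.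

* It is $0$ if $n$ is a non-marker, where $z_n=1$, or terminal, where $z_n=\xi_n$; in both cases the product of the $d$'s averages to $0$.
* It is $0$ if $n$ is a non-terminal marker of level $i'\ne i$: the sets $\{w_t\Lambda_i\}_{t\ge1}$ and $\{w_t\Lambda_{i'}\}_{t\ge1}$ differ, as their minima are $\Lambda_i$ and $\Lambda_{i'}$, so some $d_u$ survives.
* It is $1$ if $n$ is a non-terminal marker of level $i$.

So, by stationarity, the correlation equals $\mu(0\in\mathcal M_i\text{ is non-terminal})$.

**Step 2: this density is only polynomially small.** If $0$ and $-(j_i+1)$ are both level-$i$ markers, they are consecutive in $\mathcal M_i$ at distance $j_i+1<L_i$, so by (T1) $0$ is not terminal. This event fixes $2j_i+3$ values of $a$ and has probability $2^{-2j_i-3}=2L_i^{-2}$. Exponential mixing of order $s+1$ would give $2L_i^{-2}\le C'e^{-c\Lambda_i}=C'e^{-6pc\,L_i}$ for all $i$, with constants $C',c>0$. This is false for large $i$. $\square$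

## 11. An excess in the $p$-th moment at infinitely many scales

Take $f\in\mathcal C^\infty(M)$ with $f\circ\pi=x_0$ and put $S_n=\sum_{k=0}^{n-1}x_k$. By (5), $\int f\,d\mu=0$, $\int f\cdot f\circ T^k\,d\mu=0$ for $k\ge1$, and
$$\mathbb E_\mu S_n^2=n.\tag{9}$$

Relations of boundedly many levels would not suffice. Under $\mu_a^J$ with $J$ fixed, $S_n$ is a sum of independent symmetric variables bounded by $2pL_J$ with total variance $n$, and Lindeberg's condition holds trivially, so $S_n/\sqrt n\to\mathcal N(0,1)$. The point is that at scale $n=AL_i$ the levels below $i$ look Gaussian, while level $i$ adds a fixed proportion to the $p$-th moment. First we need enough tuples.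

**Lemma 9 (density of tuples).** Let $\vartheta_i=\mu(0\text{ is the first marker }n_0\text{ of a level-}i\text{ tuple})$. Then $\vartheta_i\ge\kappa_0/L_i$.

*Proof.* Write $L=L_i$, $j=j_i\ge2$. Let $n_0=0$ and choose integers $n_k\in[\frac32kL,\frac32kL+\frac L4)$, $1\le k\le p$. The gaps lie in $[\frac54L,\frac74L]\subset[L,2L]$. The event that all $n_k$ are level-$i$ markers fixes $a$ on the $p+1$ disjoint intervals $[n_k,n_k+j+1]$ of $j+2$ sites. They lie in $R=[-4pL,2pL]$, because $\frac32pL+\frac L4+L\le2pL$ for $p\ge6$. The event has probability $2^{-(j+2)(p+1)}=L^{-(p+1)}$.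

**Step 1: when is this a tuple?** Given the event, suppose that $R$ contains no $j$ consecutive free (not fixed) sites carrying only ones. Any marker $n'$ of level $\ge i$ in $[-4pL,n_p)$ is followed by a maximal run of at least $j$ ones, which ends before $n_p$ and hence lies in $R$. If this run meets a fixed interval, it is the fixed run there, because fixed runs are bounded by fixed zeros; so $n'$ is some $n_k$. Otherwise it lies in free sites, which is excluded. So the only markers of level $\ge i$ in $[-4pL,n_p)$ are $n_0,\dots,n_{p-1}$, and $(n_0,\dots,n_p)$ is a tuple.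

**Step 2: the probability.** There are at most $|R|-j+1\le6pL$ windows of $j$ consecutive free sites in $R$. For each, the event that it does not carry only ones is decreasing in $a$ and has probability $1-2^{-j}=1-4/L$. By the Harris inequality, decreasing events of independent bits are positively correlated, so all of them occur with conditional probability at least $(1-4/L)^{6pL}\ge e^{-48p}$. Here we used $1-v\ge e^{-2v}$ for $0\le v\le\frac12$ and $L\ge8$. The resulting events for different $(n_1,\dots,n_p)$ are disjoint, since a tuple with $n_0=0$ consists of consecutive markers, and there are $(L/4)^p$ choices. So $\vartheta_i\ge(L/4)^pL^{-(p+1)}e^{-48p}=\kappa_0/L$. $\square$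

*Proof of item 3 of Theorem 1.* Let $i\ge2$ and $n=n_i:=AL_i$. Fix $a$ until Step 5.

**Step 1: isolating level $i$.** Since $2\le A\le L_1\le L_i$, we have $L_i<n\le L_i^2\le L_{i+1}$. In Lemma 5 with $\ell=n$ the small tuples are those of level $\le i$, so $x|_{[0,n)}$ has the same law under $\mu_a$ and $\mu_a^i$. Let
$$G=[0,n)\cup\bigcup\{I(\tau):\tau\in\mathcal T_i,\ I(\tau)\cap[0,n)\ne\emptyset\}.$$
By nesting, as in Step 2 of Lemma 5, $G$ is $i$-saturated, hence also $(i-1)$-saturated. Write $\nu=\mu_a^{i-1}$ and let $\mathcal G$ be the set of level-$i$ tuples with $I(\tau)\subset G$. All of them meet $[0,n)$: otherwise $I(\tau)$ would meet $I(\tau_1)$ for some $\tau_1\in\mathcal T_i$, $\tau_1\ne\tau$, meeting $[0,n)$; as level-$i$ intervals are disjoint, $\tau_1$ has level $<i$, so $I(\tau_1)\subset I(\tau)$, and $\tau$ meets $[0,n)$ after all.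

By (4), $\mu_a^i|_G$ and $\nu|_G$ are uniform measures, the former with the additional relations $\zeta_\tau=1$, $\tau\in\mathcal G$. By the count in Lemma 4 these additional relations have $\nu$-probability $2^{-|\mathcal G|}$. Since $\prod_{\tau\in\mathcal G}(1+\zeta_\tau)$ equals $2^{|\mathcal G|}$ where all relations hold and $0$ elsewhere, for every function $g$
$$\mathbb E_{\mu_a}g(S_n)=\mathbb E_\nu\Big[g(S_n)\prod_{\tau\in\mathcal G}(1+\zeta_\tau)\Big].\tag{10}$$
The $I(\tau)$, $\tau\in\mathcal G$, are disjoint of length $\ge pL_i$, and all but at most two of them (those containing $\{-1,0\}$ or $\{n-1,n\}$) lie in $[0,n)$. So $|\mathcal G|\le A+2$.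

**Step 2: independent symmetric pieces under $\nu$.** Under $\nu$, $x$ is independent over *pieces*: the maximal intervals of $\mathcal T_{i-1}$ and the single remaining sites. Each piece has a law symmetric under $x\mapsto-x$, because $\zeta_\tau$ is unchanged when $x$ is negated on a set containing $I(\tau)$, and it has at most $b:=2pL_{i-1}$ sites. By Lemma 3 each block of a level-$i$ tuple is a union of pieces, and $G$ is a union of pieces. Hence
$$\begin{gathered}\text{the restrictions of }x\text{ to the blocks of the }\tau\in\mathcal G\text{ and to the rest of }G\\\text{are independent under }\nu,\text{ each with symmetric law.}\end{gathered}\tag{11}$$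
For a piece $P$ let $Y_P=\sum_{k\in P\cap[0,n)}x_k$ and $v_P=\mathbb E_\nu Y_P^2=|P\cap[0,n)|\le b$, by (5). So $S_n=\sum_PY_P$ with $Y_P$ independent, symmetric, $|Y_P|\le b$, and $\sum_Pv_P=n$. Since $L_{i-1}\ge4p^2$ and $L_i=L_{i-1}^3$,
$$b^2=4p^2L_{i-1}^2\le L_i\le n,\qquad b/n_i\to0.\tag{12}$$

**Step 3: moments under $\nu$ are Gaussian from below and bounded from above.** In the expansion of $\mathbb E_\nu S_n^{2q}$ in the $Y_P$ only even exponents contribute, and all terms are nonnegative. For the upper bound use $\mathbb E_\nu Y_P^{2f}\le b^{2f-2}v_P$ for $f\ge1$, and bound multinomial coefficients by $(2q)!$: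
$$\mathbb E_\nu S_n^{2q}\le(2q)!\sum_{k=1}^q\ \sum_{\substack{f_1+\dots+f_k=q\\f_l\ge1}}\ \prod_{l=1}^k\Big(b^{2f_l-2}\sum_Pv_P\Big)\le C_q\sum_{k=1}^qb^{2q-2k}n^k\le C_q'\,n^q,\tag{13}$$
by $b^2\le n$. For the lower bound let $q=p/2$ and keep the terms with $q$ distinct pieces, each to the power $2$. Their sum is $\frac{p!}{2^qq!}\sum v_{P_1}\cdots v_{P_q}$ over ordered $q$-tuples of distinct pieces, and $\frac{p!}{2^qq!}=(p-1)!!$. The tuples with a coincidence contribute at most $\binom q2\big(\sum_Pv_P^2\big)n^{q-2}\le\binom q2b\,n^{q-1}$ to $(\sum_Pv_P)^q=n^q$. Hence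
$$\mathbb E_\nu S_n^p\ge(p-1)!!\Big(n^q-\tbinom q2\,b\,n^{q-1}\Big)=(p-1)!!\,n^{p/2}(1-o(1)),\tag{14}$$
with $o(1)\to0$ as $i\to\infty$ uniformly in $a$.

**Step 4: the excess produced by level $i$.** Take $g(S)=S^p$ in (10) and expand $\prod_{\tau\in\mathcal G}(1+\zeta_\tau)=\sum_{\mathcal A\subset\mathcal G}\prod_{\tau\in\mathcal A}\zeta_\tau$. The set $\mathcal A=\emptyset$ gives $\mathbb E_\nu S_n^p$. For nonempty $\mathcal A$ write $S_n=R+\sum_BS(B\cap[0,n))$, with the sum over the $p|\mathcal A|$ blocks $B$ of tuples in $\mathcal A$ and $R$ the sum over the other sites, and expand $S_n^p$ into monomials in $R$ and the $S(B\cap[0,n))$. Since $\prod_{\tau\in\mathcal A}\zeta_\tau=\prod_B\chi(B)$, by (11) the contribution of a monomial to $\mathbb E_\nu[S_n^p\prod_{\tau\in\mathcal A}\zeta_\tau]$ contains for each $B$ the factor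
$$\mathbb E_\nu\big[S(B\cap[0,n))^{e_B}\chi(B)\big].$$
Negating $x$ on $B$ multiplies the integrand by $(-1)^{e_B+1}$, so the factor vanishes if $e_B$ is even. So every one of the $p|\mathcal A|$ blocks must have an odd exponent, while the total degree is $p$. This forces $|\mathcal A|=1$, all block exponents equal to $1$, and exponent $0$ for $R$; such a monomial has coefficient $p!$. Hence
$$\mathbb E_{\mu_a}S_n^p=\mathbb E_\nu S_n^p+p!\sum_{\tau\in\mathcal G}\prod_{k=1}^p\theta_k(\tau),\qquad\theta_k(\tau)=\mathbb E_\nu\big[S(B_k(\tau)\cap[0,n))\,\chi(B_k(\tau))\big].\tag{15}$$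
This is the computation $64=40+4!$ of Section 2.

Now we bound the $\theta_k$. If $I(\tau)\subset[0,n)$, then $\theta_k=\mathbb E_\nu|S(B_k)|$. Here $\mathbb E_\nu S(B_k)^2=|B_k|$, and splitting $S(B_k)$ into its pieces,
$$\mathbb E_\nu S(B_k)^4=\sum_P\mathbb E_\nu Y_P^4+3\sum_{P\ne P'}v_Pv_{P'}\le b^2|B_k|+3|B_k|^2\le4|B_k|^2,$$
since $b^2\le L_i\le|B_k|$. Hölder's inequality $\mathbb ES^2\le(\mathbb E|S|)^{2/3}(\mathbb ES^4)^{1/3}$ gives $\mathbb E|S|\ge(\mathbb ES^2)^{3/2}(\mathbb ES^4)^{-1/2}$, so $\theta_k\ge\frac12|B_k|^{1/2}\ge\frac12L_i^{1/2}$. For the other, at most two, $\tau\in\mathcal G$ we have $|\theta_k|\le\big(\mathbb E_\nu S(B_k\cap[0,n))^2\big)^{1/2}\le(2L_i)^{1/2}$.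

**Step 5: averaging over $a$.** A level-$i$ tuple with $n_0\in[0,n-2pL_i]$ has $I(\tau)\subset[0,n)$. So by Lemma 9 the expected number of level-$i$ tuples with $I(\tau)\subset[0,n)$ is at least $(n-2pL_i)\vartheta_i\ge(A-2p)\kappa_0$. From (15), (14) and Step 4,
$$\mathbb E_\mu S_n^p\ge(p-1)!!\,n^{p/2}(1-o(1))+p!\,L_i^{p/2}\big[2^{-p}(A-2p)\kappa_0-2\cdot2^{p/2}\big].$$
By (2) the bracket is at least $1$, and $L_i^{p/2}=A^{-p/2}n^{p/2}$. Therefore
$$\mathbb E_\mu S_{n_i}^p\ge n_i^{p/2}\big[(p-1)!!\,(1-o(1))+p!\,A^{-p/2}\big].\tag{16}$$
Moreover, by (10), (13) with $2q=p+2$, and $\prod_{\tau\in\mathcal G}(1+\zeta_\tau)\le2^{|\mathcal G|}\le2^{A+2}$,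
$$\mathbb E_\mu S_{n_i}^{p+2}\le2^{A+2}C'\,n_i^{(p+2)/2}\tag{17}$$
with $C'$ independent of $i$.

**Step 6: contradiction with a normal limit.** Suppose that $S_n/\sqrt n\to\mathcal N(0,\sigma^2)$ in law for some $\sigma^2\ge0$. Along $n=n_i$, (17) bounds the $(p+2)$-nd moments of $S_n/\sqrt n$, so by uniform integrability the moments of order $\le p$ converge to those of $\mathcal N(0,\sigma^2)$. By (9) the second moments equal $1$, so $\sigma^2=1$, and then $n_i^{-p/2}\,\mathbb E_\mu S_{n_i}^p\to(p-1)!!$. But by (16) the lower limit of this sequence is at least $(p-1)!!+p!\,A^{-p/2}>(p-1)!!$, a contradiction. This proves item 3, and with it Theorem 1. $\square$
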